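\title{Weak identities of polynomial vector fields on the line}

\begin{abstract}
Polynomial vector fields on the affine line are differential operators, so they can be composed as well as bracketed. We determine all universal relations among such compositions in characteristic zero: the ideal of weak identities of the pair formed by the first Weyl algebra and the Witt algebra is generated by the values of the standard polynomial of degree three on Lie polynomials. The same proof shows that all Lie identities of the Witt algebra follow from the standard identity of degree five. We also show that Lie substitutions cannot be replaced by linear ones.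
\end{abstract}

\section{The problem and the results}

Throughout, $\Bbbk$ is a field of characteristic zero. The first Weyl algebra $\mathsf A_1$ is the associative algebra generated by $t$ and $\partial$ subject to $\partial t-t\partial=1$; its elements are the differential operators $\sum_b c_b\partial^b$ with uniquely determined coefficients $c_b\in\Bbbk[t]$. The Witt Lie algebra $\mathsf W_1=\operatorname{Der}(\Bbbk[t])$ of polynomial vector fields on the line embeds into $\mathsf A_1$, with the commutator bracket, as the span $\Bbbk[t]\partial$ of the elements $t^k\partial$, $k\ge0$.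

Let $\Bbbk\langle X\rangle$ be the free associative algebra on a countable set of letters $X=\{x_1,x_2,\dots\}$, and let $\operatorname{Lie}(X)\subset\Bbbk\langle X\rangle$ be the Lie subalgebra generated by $X$ under the commutator. It is the free Lie algebra on $X$, and its elements are called \emph{Lie polynomials}. An element $f(x_1,\dots,x_n)\in\Bbbk\langle X\rangle$ is a \emph{weak identity} of the pair $(\mathsf A_1,\mathsf W_1)$ if $f(w_1,\dots,w_n)=0$ in $\mathsf A_1$ for all $w_1,\dots,w_n\in\mathsf W_1$: the polynomial is evaluated in the associative algebra, but only on vector fields. The weak identities form a two-sided ideal $T\subset\Bbbk\langle X\rangle$. The Lie polynomials in $T$ are exactly the identities of the Lie algebra $\mathsf W_1$.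

Consider the standard polynomial of degree three,
\[
\operatorname{st}_3(a_1,a_2,a_3)=\sum_{\sigma\in S_3}(-1)^\sigma a_{\sigma(1)}a_{\sigma(2)}a_{\sigma(3)},
\qquad\text{that is,}\qquad \operatorname{st}_3(a,b,c)=\sum_{\mathrm{cyc}}a[b,c],
\]
where $\sum_{\mathrm{cyc}}$ always denotes the sum over the cyclic permutations of $a,b,c$. It is a weak identity, and up to a scalar it is the only multilinear weak identity of degree at most three (Example~\ref{ex:low}). What can be derived from it? One may multiply it on both sides, and, since $\mathsf W_1$ is closed under the bracket, one may substitute Lie polynomials for the letters. One may not substitute products: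
\[
\operatorname{st}_3(\partial,t\partial,\partial^2)=\partial[t\partial,\partial^2]+t\partial[\partial^2,\partial]+\partial^2[\partial,t\partial]=-2\partial^3+0+\partial^3\ne0 .
\]
So the natural supply of consequences of $\operatorname{st}_3$ is the two-sided ideal $J$ generated by all $\operatorname{st}_3(f_1,f_2,f_3)$ with $f_1,f_2,f_3\in\operatorname{Lie}(X)$. It is the smallest two-sided ideal that contains $\operatorname{st}_3(x_1,x_2,x_3)$ and is stable under substitution of Lie polynomials, and $J\subset T$. The problem, which we take from Dotsenko and Lopatin~\cite{DL}, is to decide whether $J=T$, that is, whether the identity of lowest degree accounts for all of them. The answer is yes.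

\begin{theorem}\label{thm:A}
The ideal of weak identities of the pair $(\mathsf A_1,\mathsf W_1)$ is generated by all elements $\operatorname{st}_3(f_1,f_2,f_3)$, where $f_1,f_2,f_3$ are Lie polynomials.
\end{theorem}

Since $T\cap\operatorname{Lie}(X)$ consists of the Lie identities of $\mathsf W_1$, a proof of Theorem~\ref{thm:A} has to control these identities, and this turns out to be the hard part. We write
\[
[g_1,g_2,\dots,g_i,Z]=[g_1,[g_2,\dots,[g_i,Z]\dots]]
\]
for right-normed commutators (for $i=0$ this is $Z$), and put
\[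
\operatorname{St}(p_1,p_2,p_3,p_4;q)=\sum_{\sigma\in S_4}(-1)^\sigma[p_{\sigma(1)},p_{\sigma(2)},p_{\sigma(3)},p_{\sigma(4)},q].
\]
An ideal of $\operatorname{Lie}(X)$ is \emph{fully invariant} if it is stable under all endomorphisms of $\operatorname{Lie}(X)$.

\begin{theorem}\label{thm:B}
The ideal of identities of the Lie algebra $\mathsf W_1$ in $\operatorname{Lie}(X)$ is the fully invariant ideal generated by $\operatorname{St}(x_1,x_2,x_3,x_4;x_5)$.
\end{theorem}

The generators in Theorem~\ref{thm:A} have unbounded degree. This cannot be avoided if only \emph{linear substitutions} are allowed, that is, endomorphisms of $\Bbbk\langle X\rangle$ sending each letter to a linear combination of letters.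

\begin{theorem}\label{thm:C}
For no $D$ is the ideal of weak identities of $(\mathsf A_1,\mathsf W_1)$ generated, as a two-sided ideal closed under linear substitutions, by weak identities of degree at most $D$.
\end{theorem}

\subsection*{Outline of the proof}
We replace vector fields by generic ones, $u_x\partial$, with $u_x$ a differential indeterminate. Filtering $\Bbbk\langle X\rangle/J$ by the number of Lie factors, and operators by their order, reduces Theorems~\ref{thm:A} and~\ref{thm:B} to one statement (Theorem~\ref{thm:key}): a certain commutative algebra $G=\bigoplus_kG_k$, built from a Lie algebra $L=G_1$, maps injectively to differential polynomials. This is proved for multilinear elements by induction on the number of letters. One singles out a letter $e$ and reads off the coefficient of the highest derivative of $u_e$, which involves one letter fewer. For $k\ge2$ this settles the matter (Section~\ref{sec:k2}). For $k=1$ it leaves the elements whose image is $u_e$ times a combination of Wronskians (Sections~\ref{sec:omega} and~\ref{sec:k1}). These are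 treated by antisymmetrizing in $e$ and a second letter: an element of the kernel is shown to be symmetric in all its letters, and a symmetric multilinear Lie polynomial of degree at least two is zero (Section~\ref{sec:anti}). Theorem~\ref{thm:C} is an independent computation in three letters (Section~\ref{sec:C}).

\section{Generic vector fields and multilinear parts}\label{sec:generic}

\subsection*{Generic vector fields}
Let $C=\Bbbk[u_x^{(j)}:x\in X,\ j\ge0]$ be the polynomial algebra with the derivation $(u_x^{(j)})'=u_x^{(j+1)}$, and write $u_x=u_x^{(0)}$. Let $C[\partial]$ be the algebra of differential operators over $C$: the free left $C$-module with basis $1,\partial,\partial^2,\dots$ and the rule $\partial c=c\partial+c'$. Then $[f\partial,g\partial]=\{f,g\}\partial$ with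
\[
\{f,g\}=fg'-f'g ,
\]
so $\{\,,\}$ is a Lie bracket on $C$. Let $\varphi:\Bbbk\langle X\rangle\to C[\partial]$ be the algebra homomorphism $x\mapsto u_x\partial$, and $\pi:\operatorname{Lie}(X)\to C$ the Lie homomorphism $x\mapsto u_x$. Then $\varphi(f)=\pi(f)\partial$ for $f\in\operatorname{Lie}(X)$.

\begin{lemma}\label{lem:generic}
We have $T=\ker\varphi$, and the ideal of Lie identities of $\mathsf W_1$ is $\ker\pi$.
\end{lemma}

\begin{proof}
For any polynomials $p_x\in\Bbbk[t]$ the homomorphism $C\to\Bbbk[t]$, $u_x^{(j)}\mapsto p_x^{(j)}$, commutes with the derivations, so it extends to a homomorphism $C[\partial]\to\mathsf A_1$ sending $u_x\partial$ to $p_x\partial$. Hence $\ker\varphi\subset T$. Conversely, let $\varphi(f)=\sum c_b\partial^b$ with some $c_b\ne0$. As $\Bbbk$ is infinite, $c_b$ does not vanish at some point $u_x^{(j)}=\lambda_{x,j}\in\Bbbk$, with finitely many $\lambda_{x,j}$ nonzero. The polynomials $p_x=\sum_j\lambda_{x,j}t^j/j!$ satisfy $p_x^{(j)}(0)=\lambda_{x,j}$, so the image of $c_b$ in $\Bbbk[t]$ is nonzero and $f\notin T$. The second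 claim follows by intersecting with $\operatorname{Lie}(X)$.
\end{proof}

\subsection*{Multilinear parts}
The algebras $\Bbbk\langle X\rangle$, $\operatorname{Lie}(X)$ and $C$ are multigraded by the degrees in the individual letters (each $u_x^{(j)}$ has the multidegree of $x$), and $\varphi,\pi$ preserve the multidegree. For a finite set $A\subset X$ and a multigraded space $M$, let $M(A)$ be the component \emph{multilinear in $A$}: of degree one in each letter of $A$ and zero in the others.

\begin{lemma}\label{lem:multi}
A subspace $M$ of $\Bbbk\langle X\rangle$ or of $\operatorname{Lie}(X)$ that is stable under linear substitutions is multigraded. Two such subspaces coincide if their multilinear components coincide.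
\end{lemma}

\begin{proof}
Rescaling one letter by enough distinct scalars and inverting a Vandermonde matrix shows that $M$ contains the multihomogeneous components of its elements. Let $f$ be multihomogeneous, of degree $d_x$ in $x$. Substitute for each $x$ a sum of $d_x$ new letters, and let $\tilde f$ be the component multilinear in the new letters. If $f\in M$ then $\tilde f\in M$; and identifying the new letters back with the old ones turns $\tilde f$ into $(\prod_xd_x!)f$, so $\tilde f\in M$ implies $f\in M$.
\end{proof}

The lemma applies to $T$, to $J$ and to every fully invariant ideal, and the quotients by these ideals are multigraded.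

Let $L$ be a multigraded quotient of $\operatorname{Lie}(X)$. Elements $a_1,\dots,a_m\in L$ form a \emph{block system for $A$} if $a_i\in L(A_i)$ and $A$ is the disjoint union of the nonempty sets $A_i$. Since $L$ has no component of degree zero, the component multilinear in $A$ of a tensor, symmetric or exterior power of $L$, or of a tensor product of such, is spanned by products of block systems for $A$; for the same reason $[L,L](A)$ is spanned by the brackets $[g,h]$ with $g,h$ a block system for $A$.

\subsection*{Counting derivatives}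
The \emph{order} of a monomial $\prod u_{x_i}^{(j_i)}$ is $\sum j_i$. We write $\operatorname{Alt}$ for the signed sum over all permutations of a specified set of letters or elements.

\begin{lemma}\label{lem:count}
Let $c\in C(A)$ be skew-symmetric in $m$ letters of $A$. If all monomials of $c$ have order less than $0+1+\dots+(m-1)$, then $c=0$.
\end{lemma}

\begin{proof}
In each monomial two of the $m$ letters carry the same number of derivatives, so the monomial is fixed by a transposition and is killed by $\operatorname{Alt}$. Hence $m!\,c=\operatorname{Alt}c=0$.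
\end{proof}

This explains both standard identities. A word of length $n$ maps under $\varphi$ to $\sum_{b\ge1}c_b\partial^b$ with $c_b$ of order $n-b$; for $n=3$ at most two derivatives are available, while three skew-symmetric letters need three. So $\operatorname{st}_3\in T$, and $J\subset T$. A Lie monomial of degree $n$ maps under $\pi$ to a polynomial of order $n-1$; for $n=5$ four derivatives are available, while four skew-symmetric letters need six. So $\operatorname{St}$ is an identity of $\mathsf W_1$. In the same way, $\sum_{\mathrm{cyc}}u_a\{u_b,u_c\}=0$ for letters $a,b,c$, and by substitution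
\begin{equation}\label{eq:cycC}
\sum_{\mathrm{cyc}}a\{b,c\}=0\qquad\text{for all }a,b,c\in C .
\end{equation}

\begin{example}\label{ex:low}
The coefficient of $\partial$ in $\varphi(a)$, $\varphi(ab)$, $\varphi(abc)$ is $u_a$, $u_au_b'$, $u_au_b'u_c'+u_au_bu_c''$, respectively. So there is no multilinear weak identity of degree one or two. If $\sum\lambda_{abc}\,abc$, summed over the six orderings of three letters, lies in $T$, then the coefficient of $u_au_bu_c''$ gives $\lambda_{abc}+\lambda_{bac}=0$ and the coefficient of $u_au_b'u_c'$ gives $\lambda_{abc}+\lambda_{acb}=0$. Thus $\lambda$ is skew-symmetric and the identity is a multiple of $\operatorname{st}_3$.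
\end{example}

\section{Passing to symbols}\label{sec:symbols}

Let $V$ be the fully invariant ideal of $\operatorname{Lie}(X)$ generated by $\operatorname{St}(x_1,\dots,x_4;x_5)$, and let $L=\operatorname{Lie}(X)/V$. Since $V$ consists of identities of $\mathsf W_1$, the map $\pi$ induces a Lie homomorphism $\pi:L\to C$. Since $V$ is fully invariant, every map $X\to L$ extends to an endomorphism of $L$; so in an equality between elements of $L$ we may \emph{substitute} arbitrary elements of $L$ for letters. In particular $\operatorname{St}$ vanishes on all elements of $L$.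

The algebra $\Bbbk\langle X\rangle/J$ is generated by Lie elements, which commute up to shorter products. Its associated graded algebra is therefore commutative, and the generators $\sum_{\mathrm{cyc}}a[b,c]$ of $J$ become quadratic relations in it. This suggests the definition
\[
G=S(L)/I,\qquad I=\Big(\sum_{\mathrm{cyc}}a\cdot[b,c]\ :\ a,b,c\in L\Big),
\]
where $S(L)=\bigoplus_kS^k(L)$ is the symmetric algebra of the vector space $L$. The algebra $G=\bigoplus_kG_k$ is graded and multigraded, $I_1=0$, $G_1=L$, and $I_k(A)$ is spanned by the elements $(\sum_{\mathrm{cyc}}a\cdot[b,c])\,h_1\cdots h_{k-2}$ with $a,b,c,h_1,\dots,h_{k-2}$ a block system for $A$. By~\eqref{eq:cycC}, $\pi$ extends to a homomorphism of commutative algebras $\pi:G\to C$.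

\begin{theorem}\label{thm:key}
For every nonempty finite set $A\subset X$ and every $k\ge1$, the map $\pi:G_k(A)\to C$ is injective.
\end{theorem}

Both the proof and the applications of this theorem use the following way of climbing down a filtration.

\begin{lemma}[Descent]\label{lem:descent}
Let $\psi:M\to N$ be a linear map and $M_{j_0}\subset M_{j_0+1}\subset\cdots$ subspaces with union $M$. Suppose that for each $j>j_0$ there are a surjection $\theta_j:P_j\to M_j/M_{j-1}$ and a linear map $c_j:N\to C$ vanishing on $\psi(M_{j-1})$ such that the composite of $\theta_j$ with the map $M_j/M_{j-1}\to C$ induced by $c_j\psi$ is injective. Then $\ker\psi\subset M_{j_0}$.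
\end{lemma}

\begin{proof}
If $\gamma\in M_j\cap\ker\psi$ with $j>j_0$, the class of $\gamma$ is $\theta_j(s)$ for some $s$, and the composite sends $s$ to $c_j\psi(\gamma)=0$. So $s=0$ and $\gamma\in M_{j-1}$.
\end{proof}

In each application $c_j$ extracts a leading coefficient, $P_j$ is a subspace of a component of $G$, and the composite is $\pi$. To relate $L$ to $\Bbbk\langle X\rangle/J$ we need $V\subset J$.

\begin{lemma}\label{lem:StJ}
We have $V\subset J$.
\end{lemma}

\begin{proof}
As $J$ is stable under Lie substitutions, $J\cap\operatorname{Lie}(X)$ is a fully invariant ideal, so it suffices to show $\operatorname{St}(a,b,c,d;x)\in J$ for letters $a,b,c,d,x$. Let $\operatorname{Alt}$ refer to $a,b,c,d$, and put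
\[
\beta_0=\operatorname{Alt}(xabcd),\quad\beta_1=\operatorname{Alt}(axbcd),\quad\beta_2=\operatorname{Alt}(abxcd),\quad\beta_3=\operatorname{Alt}(abcxd),\quad\beta_4=\operatorname{Alt}(abcdx).
\]
Expanding $[a,b,c,d,x]$ into words and applying $\operatorname{Alt}$ writes $\operatorname{St}$ as an integer combination of the $\beta_p$. In $\beta_3,\beta_4$ the first three positions, and in $\beta_0,\beta_1$ the last three positions, are skew-symmetrized; grouping the terms by the remaining letter shows that these four elements lie in $J$. Finally, $\operatorname{st}_3(b,x,c)=bxc-cxb-bcx+cbx-xbc+xcb$ gives $\operatorname{Alt}(a\operatorname{st}_3(b,x,c)\,d)=2\beta_2-2\beta_3-2\beta_1\in J$, so $\beta_2\in J$.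
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:B}, assuming Theorem~\ref{thm:key}]
For $k=1$ Theorem~\ref{thm:key} says that $V$ and $\ker(\pi:\operatorname{Lie}(X)\to C)$ have the same multilinear components. Lemmas~\ref{lem:generic} and~\ref{lem:multi} finish the proof.
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:A}, assuming Theorem~\ref{thm:key}]
Put $R=\Bbbk\langle X\rangle/J$. Since $J\subset T$, the map $\varphi$ induces $\varphi:R\to C[\partial]$. By Lemma~\ref{lem:StJ} there is a Lie homomorphism $L\to R$, $f\mapsto\bar f$, that is the identity on letters. Let $R_{\le k}$ be the span of $1$ and of the products $\bar f_1\cdots\bar f_i$ with $i\le k$. These multigraded subspaces exhaust $R$. Exchanging two neighboring factors changes $\bar f_1\cdots\bar f_k$ by a product of $k-1$ factors, so $f_1\cdots f_k\mapsto\bar f_1\cdots\bar f_k$ defines a multigraded surjection $S^k(L)\to R_{\le k}/R_{\le k-1}$. It kills $I_k$, because $\sum_{\mathrm{cyc}}\bar a[\bar b,\bar c]=0$ in $R$. For nonempty $A$ we obtain surjections $\theta_k:G_k(A)\to R_{\le k}(A)/R_{\le k-1}(A)$,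 $k\ge1$.

Let $c_k$ be the coefficient of $\partial^k$. Since
\[
\varphi(\bar f_1\cdots\bar f_k)=\pi(f_1)\partial\cdots\pi(f_k)\partial=\pi(f_1)\cdots\pi(f_k)\,\partial^k+(\text{lower powers of }\partial),
\]
the map $c_k$ vanishes on $\varphi(R_{\le k-1})$, and the composite in Lemma~\ref{lem:descent} is $\pi:G_k(A)\to C$, which is injective. Hence the kernel of $\varphi$ on $R(A)$ lies in $R_{\le0}(A)=0$, that is, $T(A)=J(A)$. For $A=\emptyset$ both sides vanish, since a weak identity has no constant term (substitute zeros). By Lemma~\ref{lem:multi}, $T=J$.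
\end{proof}

Sections~\ref{sec:k2}--\ref{sec:anti} prove Theorem~\ref{thm:key} by induction on $n=|A|$, for all $k$ at once. For $A=\{x\}$ we have $G_1(A)=\Bbbk x$ with $\pi(x)=u_x\neq0$, and $G_k(A)=0$ for $k\ge2$. From now on $n\ge2$, and we assume:
\begin{itemize}
\item[(H)] $\pi$ is injective on $G_m(B)$ for all $m\ge1$ and all nonempty $B$ with $|B|<n$.
\end{itemize}

\section{Products of at least two factors}\label{sec:k2}

Fix $e\in A$, and put $A'=A\setminus\{e\}$, $v=u_e$. Then $C(A)=\bigoplus_{p\ge0}C(A')\,v^{(p)}$, so the coefficient of $v^{(p)}$ is a linear map $C(A)\to C(A')$. The next lemma says that one can put $e$ innermost in any Lie element, and that the number of brackets applied to $e$ is then detected by the derivatives of $v$.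

\begin{lemma}\label{lem:lead}
\begin{enumerate}
\item[(a)] If $e\in B$, then $L(B)$ is spanned by the elements $[y_1,\dots,y_i,e]$, where $y_1,\dots,y_i$ runs over the orderings of $B\setminus\{e\}$.
\item[(b)] If $g_1,\dots,g_j\in L$ do not involve $e$, then $\pi([g_1,\dots,g_j,e])=\sum_{p\le j}\gamma_pv^{(p)}$, where the $\gamma_p\in C$ do not involve $v$ and $\gamma_j=\pi(g_1)\cdots\pi(g_j)$.
\end{enumerate}
\end{lemma}

\begin{proof}
(a) By induction on $|B|$. A multilinear Lie monomial of degree at least two is $\pm[P,Z]$ with $e$ occurring in $Z$. The claim holds for $Z$, and $\operatorname{ad}P$ is a combination of products of operators $\operatorname{ad}y$, because $\operatorname{ad}[g,h]=\operatorname{ad}g\operatorname{ad}h-\operatorname{ad}h\operatorname{ad}g$. (b) By induction on $j$, from $\{g,Y\}=gY'-g'Y$.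
\end{proof}

The defining relation of $I$ for the triple $(E,g,h)$ can be written, in $G_2$, as
\begin{equation}\label{eq:swap}
g\cdot[h,E]-h\cdot[g,E]=-E\cdot[g,h].
\end{equation}
Up to a term with fewer brackets applied to $E$, an element acting on $E$ may be exchanged with an element multiplying it. This mirrors the fact that both contribute in the same way to the coefficient of the highest derivative.

\begin{example}\label{ex:n3}
Let $A=\{a,b,e\}$ and $k=2$. Then $G_2(A)$ is spanned by $e\cdot[a,b]$, $a\cdot[b,e]$ and $b\cdot[a,e]$, and by~\eqref{eq:swap} the first two suffice. We have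
\[
\pi\big(\lambda\,a\cdot[b,e]+\mu\,e\cdot[a,b]\big)=\lambda\,u_au_b\,v'+\big(\mu\{u_a,u_b\}-\lambda u_au_b'\big)v .
\]
If this vanishes, the coefficient of $v'$ gives $\lambda=0$; it is the image of $\lambda\,a\cdot b\in G_2(A')$. Then the coefficient of $v$ gives $\mu=0$; it is the image of $\mu[a,b]\in G_1(A')$. So $\pi$ is injective on $G_2(A)$, and $\dim G_2(A)=2$. Without~\eqref{eq:swap} the coefficient of $v'$ could not distinguish $a\cdot[b,e]$ from $b\cdot[a,e]$.
\end{example}

\begin{proposition}\label{prop:k2}
Under \textup{(H)}, $\pi$ is injective on $G_k(A)$ for all $k\ge2$.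
\end{proposition}

\begin{proof}
Let $F_j\subset G_k(A)$ be the span of the products $[g_1,\dots,g_i,e]\cdot f_1\cdots f_{k-1}$ with $i\le j$ and $g_1,\dots,g_i,f_1,\dots,f_{k-1}$ a block system for $A'$; put $F_{-1}=0$. In a product of a block system for $A$ exactly one factor involves $e$, so the $F_j$ exhaust $G_k(A)$ by Lemma~\ref{lem:lead}(a). Exchanging neighbors $g,g^*$ in $[g_1,\dots,g_j,e]$ changes it by the shorter commutator with $[g,g^*]$ in their place. Hence there is a well-defined surjection
\[
\theta_j:\big(S^j(L)\otimes S^{k-1}(L)\big)(A')\to F_j/F_{j-1},\qquad g_1\cdots g_j\otimes f_1\cdots f_{k-1}\mapsto[g_1,\dots,g_j,e]\cdot f_1\cdots f_{k-1}.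
\]
We show that it factors through $G_{j+k-1}(A')$.

\emph{Step 1: $\theta_j$ factors through the multiplication map onto $S^{j+k-1}(L)(A')$.} There is nothing to prove for $j=0$. For $j\ge1$, take $E=[g_2,\dots,g_j,e]$ in~\eqref{eq:swap} and multiply by $f_2\cdots f_{k-1}$. The right side lies in $F_{j-1}$, so $\theta_j$ kills the \emph{swap differences} $hg_2\cdots g_j\otimes gf_2\cdots f_{k-1}-gg_2\cdots g_j\otimes hf_2\cdots f_{k-1}$. These span the kernel of multiplication. Indeed, choose a multihomogeneous basis of $L$. Multiplication sends the basis of pairs $M\otimes M^*$ of monomials to monomials, so its kernel is spanned by differences of pairs with the same product. Such pairs are two ways of dividing the same $j+k-1$ basis elements into parts of sizes $j$ and $k-1$, and one passes from one division to the other by a sequence of swaps.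

\emph{Step 2: the induced map kills $I_{j+k-1}(A')$.} Consider a spanning element $(\sum_{\mathrm{cyc}}a\cdot[b,c])h_1\cdots h_{j+k-3}$. If $k\ge3$, lift it to $h_1\cdots h_j\otimes(\sum_{\mathrm{cyc}}a\cdot[b,c])h_{j+1}\cdots h_{j+k-3}$; its image is zero in $G$. If $k=2$ and $j=0$, then $I_1=0$. If $k=2$ and $j\ge1$, there is room for only one commutative factor, so the relation must be split between the two sides: the element is sent to the class of
\[
\Sigma_1=\sum_{\mathrm{cyc}}a\cdot[[b,c],E],\qquad E=[h_1,\dots,h_{j-1},e].
\]
Put $\Sigma_2=\sum_{\mathrm{cyc}}[b,c]\cdot[a,E]$. On the one hand, \eqref{eq:swap} with $g=a$, $h=[b,c]$ and the Jacobi identity give $\Sigma_1-\Sigma_2=-E\cdot\sum_{\mathrm{cyc}}[a,[b,c]]=0$. On the other hand, expand $[[b,c],E]=[b,c,E]-[c,b,E]$, shift the second sum cyclically, and apply~\eqref{eq:swap} with $[c,E]$ in place of $E$: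
\[
\Sigma_1=\sum_{\mathrm{cyc}}\big(a\cdot[b,[c,E]]-b\cdot[a,[c,E]]\big)=-\sum_{\mathrm{cyc}}[c,E]\cdot[a,b]=-\Sigma_2 .
\]
Hence $2\Sigma_1=0$ and $\Sigma_1=0$.

\emph{Step 3: descent.} We have surjections $G_{j+k-1}(A')\to F_j/F_{j-1}$ for $j\ge0$. By Lemma~\ref{lem:lead}(b) the coefficient of $v^{(j)}$ vanishes on $\pi(F_{j-1})$, and its composite with the surjection is $\pi$ on $G_{j+k-1}(A')$, which is injective by (H) because $j+k-1\ge1$. Lemma~\ref{lem:descent} gives $\ker\pi\cap G_k(A)\subset F_{-1}=0$.
\end{proof}

\section{Wronskian operators}\label{sec:omega}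

For $k=1$ there is no commutative factor, and the analogue of Step~2 sends the relation $\sum_{\mathrm{cyc}}a\cdot[b,c]$ to the operator $\sum_{\mathrm{cyc}}\operatorname{ad}a\operatorname{ad}[b,c]=\operatorname{st}_3(\operatorname{ad}a,\operatorname{ad}b,\operatorname{ad}c)$. This operator is not zero: applied to a fourth element it has three derivatives available, just enough for three skew-symmetric letters. We normalize it so that in $C$ it becomes multiplication by the Wronskian. In any Lie algebra put
\[
\omega(a,b,c)d=-\tfrac12\sum_{\mathrm{cyc}}[[a,b],[c,d]] .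
\]
This is trilinear and skew-symmetric in $a,b,c$. Let $\operatorname{Wr}(a,b,c)$, for $a,b,c\in C$, be the determinant with rows $(a,b,c)$, $(a',b',c')$, $(a'',b'',c'')$.

\begin{lemma}\label{lem:omega}
In any Lie algebra,
\begin{gather}
\sum_{\mathrm{cyc}}[a,[b,c],d]=\sum_{\mathrm{cyc}}[[b,c],a,d]=-2\,\omega(a,b,c)d,\label{eq:om1}\\
\omega(a,g,h)d-\omega(d,g,h)a=[[g,h],[d,a]].\label{eq:om2}
\end{gather}
In $C$ we have $\omega(a,b,c)d=\operatorname{Wr}(a,b,c)\,d$.
\end{lemma}

\begin{proof}
The two sums in~\eqref{eq:om1} differ by $\sum_{\mathrm{cyc}}[[a,[b,c]],d]=0$, and the second is the definition. The left side of~\eqref{eq:om2} is $-\frac12$ times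
\[
[[a,g],[h,d]]+[[g,h],[a,d]]+[[h,a],[g,d]]-[[d,g],[h,a]]-[[g,h],[d,a]]-[[h,d],[g,a]].
\]
Since $[[h,d],[g,a]]=[[a,g],[h,d]]$ and $[[d,g],[h,a]]=[[h,a],[g,d]]$, only $2[[g,h],[a,d]]$ remains. In $C$,
\[
\sum_{\mathrm{cyc}}\{\{a,b\},\{c,d\}\}=\sum_{\mathrm{cyc}}\big((ab'-a'b)(cd''-c''d)-(ab''-a''b)(cd'-c'd)\big).
\]
The coefficients of $d''$ and $d'$ are determinants with two equal rows. The coefficient of $d$ is $-\sum_{\mathrm{cyc}}c''(ab'-a'b)+\sum_{\mathrm{cyc}}c'(ab''-a''b)=-2\operatorname{Wr}(a,b,c)$, by expanding the Wronskian along its third and its second row.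
\end{proof}

By linearity every $r\in\Lambda^3L$ defines an operator $\omega_r$ on $L$, with $\omega_{a\wedge b\wedge c}=\omega(a,b,c)$, and an element $\operatorname{Wr}(r)\in C$, with $\operatorname{Wr}(a\wedge b\wedge c)=\operatorname{Wr}(\pi a,\pi b,\pi c)$. By Lemma~\ref{lem:omega},
\begin{equation}\label{eq:piom}
\pi(\omega_rz)=\operatorname{Wr}(r)\,\pi(z).
\end{equation}
Let $y\cdot r$ be the adjoint action, $y\cdot(a\wedge b\wedge c)=[y,a]\wedge b\wedge c+a\wedge[y,b]\wedge c+a\wedge b\wedge[y,c]$. As $\operatorname{ad}y$ is a derivation,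
\begin{equation}\label{eq:der}
[y,\omega_rz]=\omega_{y\cdot r}z+\omega_r[y,z].
\end{equation}

Multiplication by a function $W\in C$ satisfies $\{Wy,z\}=W\{y,z\}-W'yz$ and $\{y,Wz\}=W\{y,z\}+W'yz$, hence $2W\{y,z\}=\{Wy,z\}+\{y,Wz\}$. The next lemma shows that $\omega_r$ obeys this rule already in $L$. It is the only place in the proof of Theorem~\ref{thm:key} where the identity $\operatorname{St}=0$ is used.

\begin{lemma}\label{lem:mult}
For $r\in\Lambda^3L$ and $y,z\in L$,
\begin{align}
2\,\omega_r[y,z]&=[\omega_ry,z]+[y,\omega_rz],\label{eq:m4}\\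
\omega_r[y,z]&=[\omega_ry,z]+\omega_{y\cdot r}z.\label{eq:m5}
\end{align}
\end{lemma}

\begin{proof}
Inserting~\eqref{eq:der} into~\eqref{eq:m4} gives~\eqref{eq:m5}, so we prove~\eqref{eq:m4} for $r=a\wedge b\wedge c$. In this proof a word in $a,b,c,y$ denotes the product of the corresponding operators $\operatorname{ad}$, and $\operatorname{Alt}$ refers to $a,b,c$. By~\eqref{eq:om1}, $s=\operatorname{Alt}(abc)$ equals $-2\omega_r$. Put
\[
Y_1=\operatorname{Alt}(yabc)z,\quad Y_2=\operatorname{Alt}(aybc)z,\quad Y_3=\operatorname{Alt}(abyc)z,\quad Y_4=\operatorname{Alt}(abcy)z .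
\]
Sorting the terms by the position of $y$ gives $\operatorname{St}(a,b,c,y;z)=Y_4-Y_3+Y_2-Y_1$. Likewise $\operatorname{St}(a,b,c,z;y)=Z_4-Z_3+Z_2-Z_1$, where $Z_i$ is $Y_i$ with $y$ and $z$ exchanged. We express the $Z_i$ through the $Y_i$ by writing $[z,P]=-(\operatorname{ad}P)z$. First, $Z_4=-Y_4$ and $Z_3=-\operatorname{Alt}(ab(cy-yc))z=-Y_4+Y_3$. Next let $U=\operatorname{ad}[b,c,y]=bcy-byc-cyb+ycb$. Reordering $a,b,c$ with signs,
\[
\operatorname{Alt}(aU)z=Y_4-Y_3+Y_3-Y_2=Y_4-Y_2,\qquad \operatorname{Alt}(Ua)z=Y_3-Y_2+Y_2-Y_1=Y_3-Y_1 .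
\]
So $Z_2=-\operatorname{Alt}(aU)z=-Y_4+Y_2$ and $Z_1=-\operatorname{Alt}(aU-Ua)z=-Y_4+Y_2+Y_3-Y_1$, and therefore $\operatorname{St}(a,b,c,z;y)=Y_1-2Y_3$. Now $s[y,z]=Y_4$, $[y,sz]=Y_1$ and $[sy,z]=-Z_1$, so
\[
2s[y,z]-[sy,z]-[y,sz]=Y_4+Y_3+Y_2-2Y_1=\operatorname{St}(a,b,c,y;z)-\operatorname{St}(a,b,c,z;y)=0 .\qedhere
\]
\end{proof}

\section{Lie elements: reduction to Wronskian terms}\label{sec:k1}

Let $K=\ker\pi\cap L(A)$; we must show $K=0$. Fix $e\in A$ and keep $A'$, $v$ as before. The terms $\omega_re$ cannot be seen by a derivative of $v$, so we place them at the bottom of the filtration. Let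
\[
N_0=\{\omega_re:\ r\in\Lambda^3L(A')\},
\]
and for $j\ge1$ let $N_j$ be the sum of $N_0$ and the span of all $[g_1,\dots,g_i,e]$ with $1\le i\le j$ and $g_1,\dots,g_i$ a block system for $A'$. As $n\ge2$, the $N_j$ exhaust $L(A)$ by Lemma~\ref{lem:lead}(a).

\begin{proposition}\label{prop:N0}
Under \textup{(H)}, $K\subset N_0$ for every choice of $e\in A$.
\end{proposition}

\begin{proof}
We first claim that $\omega(a,b,c)[g_1,\dots,g_i,e]\in N_i$ whenever $a,b,c,g_1,\dots,g_i$ is a block system for $A'$. For $i=0$ this is the definition. For $i\ge1$ put $r=a\wedge b\wedge c$ and $Z=[g_2,\dots,g_i,e]$. By~\eqref{eq:m5}, $\omega_r[g_1,Z]=[\omega_rg_1,g_2,\dots,g_i,e]+\omega_{g_1\cdot r}Z$. The first term lies in $N_i$ by definition, and the second lies in $N_{i-1}$ by induction on $i$.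

As in Proposition~\ref{prop:k2}, for $j\ge1$ there is a surjection $S^j(L)(A')\to N_j/N_{j-1}$, $g_1\cdots g_j\mapsto[g_1,\dots,g_j,e]$. It kills $I_j(A')$: this is void for $j=1$, and for $j\ge2$ the element $(\sum_{\mathrm{cyc}}a\cdot[b,c])g_3\cdots g_j$ goes, by~\eqref{eq:om1}, to the class of $-2\omega(a,b,c)[g_3,\dots,g_j,e]$, which lies in $N_{j-2}$ by the claim. So we have surjections $G_j(A')\to N_j/N_{j-1}$. By~\eqref{eq:piom}, $\pi(N_0)\subset C(A')v$. Together with Lemma~\ref{lem:lead}(b) this shows that for $j\ge1$ the coefficient of $v^{(j)}$ vanishes on $\pi(N_{j-1})$, and that its composite with the surjection is $\pi$ on $G_j(A')$. Now (H) and Lemma~\ref{lem:descent} give $K\subset N_0$.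
\end{proof}

If $n\le3$, then $|A'|<3$, so $N_0=0$ and $K=0$.

\begin{example}\label{ex:n45}
Let $A=\{a,b,c,e\}$. Then $N_0=\Bbbk\,\omega(a,b,c)e$ and $\pi(\omega(a,b,c)e)=\operatorname{Wr}(u_a,u_b,u_c)v\ne0$, so $K=0$. The spaces $N_0$, $G_1(A')$, $G_2(A')$, $G_3(A')$ have dimensions $1,2,2,1$, which add up to the number $3!$ of commutators in Lemma~\ref{lem:lead}(a).

Let $A=\{a,b,c,d,e\}$. The space $\Lambda^3L(A')$ has as a basis the six elements of the type $[a,b]\wedge c\wedge d$, and $r=\operatorname{Alt}([a,b]\wedge c\wedge d)$, taken over $a,b,c,d$, contains each of them with coefficient $\pm4$. Yet $\operatorname{Wr}(r)$ has order four and is skew-symmetric in four letters, so $\operatorname{Wr}(r)=0$ by Lemma~\ref{lem:count}. Thus Wronskians satisfy linear relations, and we have to prove that $\omega_re=0$ in $L$ whenever $\operatorname{Wr}(r)=0$.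
\end{example}

\section{Antisymmetrization in two letters}\label{sec:anti}

Let $n\ge4$. Fix distinct letters $e,x\in A$, and put $A''=A\setminus\{e,x\}$, $v=u_e$, $w=u_x$, $Q=[e,x]$. Then $C(A)=\bigoplus_{p,q}C(A'')\,w^{(p)}v^{(q)}$.

\subsection*{Why antisymmetrize}
On $N_0$ the letter $e$ gives no more information, so we look at the derivatives of $w$. By Lemma~\ref{lem:lead}(a), elements of $N_0$ are combinations of $\omega([f_1,\dots,f_i,x],g,h)e$, and
\begin{equation}\label{eq:WrY}
\operatorname{Wr}(Y,g,h)=\{g,h\}Y''-\{g,h\}'Y'+(g'h''-g''h')Y .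
\end{equation}
A descent on the order of $w$ gets stuck again when neither $v$ nor $w$ is differentiated, and such terms do occur. For example, in $\sum_{\mathrm{cyc}}\operatorname{Wr}(w,\{a,b\},c)$ the coefficients of $w''$ and $w'$ vanish by the Jacobi identity, and, after discarding two determinants with equal rows, the coefficient of $w$ is $-\sum_{\mathrm{cyc}}c'(ab'''-a'''b)=\operatorname{Wr}(a,b,c)'$. But terms $\gamma\,vw$ are symmetric in $e$ and $x$. If we pass to the difference of an element and its image under the transposition of $e$ and $x$, they disappear, and the descent ends at multiples of $vw'-v'w=\pi(Q)$. There the two letters have merged into the single element $Q$, and (H) applies.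

\subsection*{Symbols and the filtration by level}
Let $B$ be a finite set of letters not containing $e,x$. For $s\ge2$ let $\mathbb F_s(B)=(L^{\otimes(s-2)}\otimes\Lambda^2L)(B)$, and write
\[
\langle f_1,\dots,f_i\,|\,g,h\rangle=f_1\otimes\cdots\otimes f_i\otimes(g\wedge h)\in\mathbb F_{i+2}(B).
\]
Elements of $\mathbb F(B)=\bigoplus_s\mathbb F_s(B)$ are called \emph{symbols}, those of $\mathbb F_s(B)$ have \emph{level} $s$, and $\mathbb F_{\le s}(B)=\bigoplus_{s^*\le s}\mathbb F_{s^*}(B)$, so $\mathbb F_{\le1}(B)=0$. For $\rho=\langle f_1,\dots,f_i\,|\,g,h\rangle$ and $Y\in L$ put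
\[
\rho(Y)=[f_1,\dots,f_i,Y]\wedge g\wedge h\in\Lambda^3L,\qquad \Psi_\rho=\omega_{\rho(x)}e-\omega_{\rho(e)}x\in L(B\cup\{e,x\}),
\]
and extend linearly in $\rho$. For $s\ge1$ let
\[
\Xi_s(B)=\{\Psi_\rho+\omega_rQ\ :\ \rho\in\mathbb F_{\le s}(B),\ r\in\Lambda^3L(B)\}.
\]
Thus $\Xi_1(B)$ consists of the elements $\omega_rQ$. By~\eqref{eq:piom} and~\eqref{eq:WrY}, the index $s$ bounds the order of the derivatives of $w$ in $\pi(\Xi_s)$. At level two, \eqref{eq:om2} gives
\begin{equation}\label{eq:level2}
\Psi_{\langle\,|g,h\rangle}=[[g,h],Q],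
\end{equation}
which depends only on $[g,h]$; this is the gain from antisymmetrizing.

The coefficient of $w^{(i+2)}v$ in $\pi(\Psi_\rho)$ will be the image of $f_1\cdots f_i\cdot[g,h]\in G_{i+1}$. To apply Lemma~\ref{lem:descent} we must show that $\Psi_\rho$ drops to a lower $\Xi_s$ whenever this element of $G_{i+1}$ vanishes. The relations in question are multiples of three basic ones, so we need an operation on symbols that lifts multiplication by $f$ and preserves such drops. For $f\in L(B_1)$, with $B_1$ nonempty and disjoint from $B\cup\{e,x\}$, define $D_f:\mathbb F(B)\to\mathbb F(B\cup B_1)$ by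
\[
D_f\langle f_1,\dots,f_i|g,h\rangle=\langle f,f_1,\dots,f_i|g,h\rangle+\langle f_1,\dots,f_i|[f,g],h\rangle+\langle f_1,\dots,f_i|g,[f,h]\rangle .
\]
It is designed so that $(D_f\rho)(Y)=f\cdot\rho(Y)$. By~\eqref{eq:der}, $\Psi_{D_f\rho}=[f,\Psi_\rho]-\omega_{\rho(x)}[f,e]+\omega_{\rho(e)}[f,x]$. Rewriting the last two terms by~\eqref{eq:m4}, as $\omega_{\rho(x)}[f,e]=\frac12[\omega_{\rho(x)}f,e]+\frac12[f,\omega_{\rho(x)}e]$ and likewise with $e,x$ exchanged, we obtain
\begin{equation}\label{eq:PsiD}
\Psi_{D_f\rho}=\tfrac12[f,\Psi_\rho]+\tfrac12[e,\omega_{\rho(x)}f]+\tfrac12[\omega_{\rho(e)}f,x].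
\end{equation}
So $\Psi_{D_f\rho}$ is not determined by $\Psi_\rho$ through the bracket alone. The extra terms $\omega_{\rho(x)}f$ and $\omega_{\rho(e)}f$ will be computed by substituting $f$ for a letter in the formula known for $\Psi_\rho$.

\begin{lemma}\label{lem:D}
Let $s\ge2$ and $\rho\in\mathbb F(B)$ with $\Psi_\rho\in\Xi_{s-1}(B)$. Then $\Psi_{D_f\rho}\in\Xi_s(B\cup B_1)$ for $f\in L(B_1)$ as above.
\end{lemma}

\begin{proof}
Write $\Psi_\rho=\Psi_{\rho_1}+\omega_rQ$ with $\rho_1\in\mathbb F_{\le s-1}(B)$ and $r\in\Lambda^3L(B)$. Since $D_f$ raises the level by at most one, $\Psi_{D_f\rho_1}\in\Xi_s$. It remains to treat $\sigma=\rho-\rho_1$, which satisfies $\omega_{\sigma(x)}e-\omega_{\sigma(e)}x=\omega_r[e,x]$. As $\sigma$ and $r$ involve only letters of $B$, substituting $f$ for $e$, and afterwards $e$ for $x$, gives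
\[
\omega_{\sigma(x)}f=\omega_{\sigma(f)}x+\omega_r[f,x],\qquad \omega_{\sigma(e)}f=\omega_{\sigma(f)}e+\omega_r[f,e].
\]
Insert this into~\eqref{eq:PsiD}:
\[
\Psi_{D_f\sigma}=\tfrac12[f,\omega_rQ]+\tfrac12\big([\omega_{\sigma(f)}e,x]+[e,\omega_{\sigma(f)}x]\big)+\tfrac12\big([\omega_r[f,e],x]+[e,\omega_r[f,x]]\big).
\]
The middle term is $\omega_{\sigma(f)}Q$ by~\eqref{eq:m4}. By~\eqref{eq:der} and~\eqref{eq:m5}, $[f,\omega_rQ]=\omega_{f\cdot r}Q+\omega_r[f,Q]=[\omega_rf,Q]+2\omega_{f\cdot r}Q$. Applying~\eqref{eq:m5} to $\omega_r[f,e]$ and $\omega_r[f,x]$, and then the Jacobi identity and~\eqref{eq:m4},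
\begin{multline*}
[\omega_r[f,e],x]+[e,\omega_r[f,x]]=[[\omega_rf,e],x]+[e,[\omega_rf,x]]+[\omega_{f\cdot r}e,x]+[e,\omega_{f\cdot r}x]\\
=[\omega_rf,Q]+2\omega_{f\cdot r}Q .
\end{multline*}
Altogether $\Psi_{D_f\sigma}=[\omega_rf,Q]+2\omega_{f\cdot r}Q+\omega_{\sigma(f)}Q$. The last two terms lie in $\Xi_1(B\cup B_1)$, since $f\cdot r$ and $\sigma(f)$ lie in $\Lambda^3L(B\cup B_1)$. By definition $\omega_rf$ is a combination of brackets $[[a,b],[c,f]]$ with $[a,b],[c,f]$ a block system for $B\cup B_1$, so $[\omega_rf,Q]\in\Xi_2$ by~\eqref{eq:level2}. Hence $\Psi_{D_f\sigma}\in\Xi_2\subset\Xi_s$.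
\end{proof}

\begin{lemma}[The basic relations]\label{lem:basic}
In each case below, let the elements of $L$ entering each term of $\rho$ through $g_k,h_k$, through $g_1,h_1,g_2,h_2$, or through $a,b,c$ form a block system for $B$.
\begin{enumerate}
\item[(a)] If $\sum_k[g_k,h_k]=0$ and $\rho=\sum_k\langle\,|g_k,h_k\rangle$, then $\Psi_\rho\in\Xi_1(B)$.
\item[(b)] If $p_1=[g_1,h_1]$, $p_2=[g_2,h_2]$ and $\rho=\langle p_2|g_1,h_1\rangle-\langle p_1|g_2,h_2\rangle$, then $\Psi_\rho\in\Xi_2(B)$.
\item[(c)] If $\rho=\sum_{\mathrm{cyc}}\langle a|b,c\rangle$, then $\Psi_\rho\in\Xi_2(B)$.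
\end{enumerate}
\end{lemma}

\begin{proof}
(a) By~\eqref{eq:level2}, $\Psi_\rho=[\sum_k[g_k,h_k],Q]=0$.

For (b) and (c) note that $\langle f|g,h\rangle$ and $D_f\langle\,|g,h\rangle$ differ by symbols of level two, so we may replace the former by the latter. By~\eqref{eq:om2}, $\omega(y,g,h)f=\omega(f,g,h)y+[[g,h],f,y]$ for $y=e,x$. Inserting this and~\eqref{eq:level2} into~\eqref{eq:PsiD}, and using~\eqref{eq:m4} for $\omega(f,g,h)$, we get, with $p=[g,h]$,
\begin{equation}\label{eq:level3}
\Psi_{D_f\langle\,|g,h\rangle}=\tfrac12[f,p,Q]+\omega(f,g,h)Q+\tfrac12\big([e,[p,f,x]]+[[p,f,e],x]\big).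
\end{equation}

(b) Subtract~\eqref{eq:level3} for $(f,g,h)=(p_1,g_2,h_2)$ from~\eqref{eq:level3} for $(p_2,g_1,h_1)$. The terms with $\omega$ lie in $\Xi_1(B)$. With $q=[p_1,p_2]$, the rest is
\[
-\tfrac12[q,Q]+\tfrac12\big([e,[q,x]]+[[q,e],x]\big)=-\tfrac12[q,Q]+\tfrac12[q,Q]=0 .
\]

(c) Sum~\eqref{eq:level3} for $(f,g,h)=(a,b,c)$ cyclically and write $\omega=\omega(a,b,c)$. By~\eqref{eq:om1} and~\eqref{eq:m4} the three parts contribute $-\omega Q$, $3\omega Q$ and $-([e,\omega x]+[\omega e,x])=-2\omega Q$. The sum is $0$.
\end{proof}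

\begin{lemma}\label{lem:Phi}
For $i\ge0$ the surjection $\mathbb F_{i+2}(A'')\to\Xi_{i+2}(A'')/\Xi_{i+1}(A'')$, $\rho\mapsto\Psi_\rho$, factors through a map $\Phi_i$ on $(S^i(L)\otimes\Lambda^2L)(A'')$, and $\Phi_i$ kills the kernel of
\[
m_i:(S^i(L)\otimes\Lambda^2L)(A'')\to G_{i+1}(A''),\qquad f_1\cdots f_i\otimes(g\wedge h)\mapsto f_1\cdots f_i\cdot[g,h].
\]
\end{lemma}

\begin{proof}
Exchanging neighbors $f_l,f_{l+1}$ changes $\Psi_\rho$ by the $\Psi$ of the symbol of level $i+1$ with $[f_l,f_{l+1}]$ in their place. This gives the factorization.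

We claim that $\ker m_i$ is spanned by elements of the following types, all multilinear in $A''$ and built from block systems, the last two occurring only for $i\ge1$:
\begin{enumerate}
\item[(a)] $f_1\cdots f_i\otimes\sum_kg_k\wedge h_k$ with $\sum_k[g_k,h_k]=0$;
\item[(b)] $f_2\cdots f_i\,p_2\otimes(g_1\wedge h_1)-f_2\cdots f_i\,p_1\otimes(g_2\wedge h_2)$ with $p_l=[g_l,h_l]$;
\item[(c)] $\sum_{\mathrm{cyc}}f_2\cdots f_i\,a\otimes(b\wedge c)$.
\end{enumerate}
Write $m_i$ as the composite, on multilinear components, of
\[
S^i(L)\otimes\Lambda^2L\xrightarrow{\ \mu_1\ }S^i(L)\otimes[L,L]\xrightarrow{\ \mu_2\ }S^{i+1}(L)\xrightarrow{\ \mu_3\ }G_{i+1}.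
\]
The kernel $I_{i+1}(A'')$ of $\mu_3$ is spanned by the images under $\mu_2\mu_1$ of the elements (c). For $\mu_2$, extend a multihomogeneous basis of $[L,L]$ to one of $L$. Then $\mu_2$ sends the basis elements $M\otimes b$ ($M$ a monomial, $b$ a basis element of $[L,L]$) to monomials, so $\ker\mu_2$ is spanned by the differences $M_1\otimes b_1-M_2\otimes b_2$ with $M_1b_1=M_2b_2$ and $b_1\ne b_2$. Such a difference has the form $M_0b_2\otimes b_1-M_0b_1\otimes b_2$, and writing $b_1,b_2$ as sums of brackets of blocks makes it a sum of images under $\mu_1$ of elements (b). Finally $\ker\mu_1=S^i(L)\otimes\ker(\Lambda^2L\to[L,L])$, whose multilinear component is spanned by the elements (a). Given $\eta\in\ker m_i$, subtract elements (c) to reach $\ker\mu_2\mu_1$, then elements (b) to reach $\ker\mu_1$. This proves the claim.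

Let $\rho_0$ be the corresponding symbol of Lemma~\ref{lem:basic}. In case (a), $\Psi_{\rho_0}\in\Xi_1$, and $i$ applications of Lemma~\ref{lem:D} put the $\Psi$ of $D_{f_1}\cdots D_{f_i}\rho_0$ into $\Xi_{i+1}(A'')$. In cases (b) and (c), $\Psi_{\rho_0}\in\Xi_2$, and $i-1$ applications put the $\Psi$ of $D_{f_2}\cdots D_{f_i}\rho_0$ into $\Xi_{i+1}(A'')$. These symbols lie in $\mathbb F_{\le i+2}(A'')$, and their components of level $i+2$, obtained by placing each $f_l$ in front, represent the elements (a), (b), (c). Hence $\Phi_i$ kills these elements.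
\end{proof}

\begin{lemma}\label{lem:Xi}
Under \textup{(H)}, $\pi$ is injective on $\Xi_s(A'')$ for all $s\ge1$.
\end{lemma}

\begin{proof}
For $\rho=\langle f_1,\dots,f_i|g,h\rangle$, formula~\eqref{eq:piom} gives $\pi(\Psi_\rho)=\operatorname{Wr}(\rho(x))v-\operatorname{Wr}(\rho(e))w$. The second term contains only monomials $wv^{(q)}$. By Lemma~\ref{lem:lead}(b), applied to $x$, and~\eqref{eq:WrY}, the first term contains only $w^{(p)}v$ with $p\le i+2$, and the coefficient of $w^{(i+2)}v$ is $\pi(f_1)\cdots\pi(f_i)\{\pi g,\pi h\}=\pi(f_1\cdots f_i\cdot[g,h])$. Moreover $\pi(\omega_rQ)=\operatorname{Wr}(r)(vw'-v'w)$. So for $s\ge2$ the coefficient of $w^{(s)}v$ vanishes on $\pi(\Xi_{s-1})$. By Lemma~\ref{lem:Phi}, $\Phi_{s-2}$ induces a surjection from the image of $m_{s-2}$, a subspace of $G_{s-1}(A'')$, onto $\Xi_s/\Xi_{s-1}$, and its composite with this coefficient is $\pi$. It is injective by (H), as $s-1\ge1$ and $1\le|A''|<n$. By Lemma~\ref{lem:descent}, the kernel of $\pi$ on $\bigcup_s\Xi_s(A'')$ lies in $\Xi_1(A'')$.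

Let $\pi(\omega_rQ)=0$ with $r\in\Lambda^3L(A'')$. As $C$ is a domain, $\operatorname{Wr}(r)=0$, so $\pi(\omega_re)=0$. The element $\omega_re$ is multilinear in the $n-1$ letters of $A''\cup\{e\}$, so $\omega_re=0$ by (H) with $m=1$. Substituting $Q$ for $e$ gives $\omega_rQ=0$.
\end{proof}

\begin{proof}[End of the proof of Theorem~\ref{thm:key}]
By Proposition~\ref{prop:k2} and the remark after Proposition~\ref{prop:N0}, it remains to show $K=0$ for $n\ge4$. The group $S_A$ of permutations of $A$ acts on $L(A)$ and on $C(A)$ compatibly with $\pi$, so $K$ is $S_A$-stable. Let $\kappa\in K$, let $e\ne x$ be letters of $A$, and let $\tau$ be their transposition. By Proposition~\ref{prop:N0}, $\kappa$ is a combination of elements $\omega(a,b,c)e$ with $a,b,c$ a block system for $A\setminus\{e\}$. The letter $x$ occurs in exactly one of $a,b,c$; by skew-symmetry we put that element first, and we expand it by Lemma~\ref{lem:lead}(a) with $x$ innermost. Thus $\kappa=\omega_{\rho(x)}e$ with $\rho\in\mathbb F(A'')$, and $\tau\kappa=\omega_{\rho(e)}x$. So $\kappa-\tau\kappa=\Psi_\rho$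 lies in $K$ and in some $\Xi_s(A'')$, and $\kappa=\tau\kappa$ by Lemma~\ref{lem:Xi}.

Transpositions generate $S_A$, so $\kappa$ is $S_A$-invariant. Lift $\kappa$ to a multilinear Lie polynomial and average over $S_A$; the result $\tilde\kappa$ is again a lift of $\kappa$. The group $S_A$ permutes the multilinear words transitively, so $\tilde\kappa=\lambda\sum_\sigma y_{\sigma(1)}\cdots y_{\sigma(n)}$, where $A=\{y_1,\dots,y_n\}$. Setting all letters equal to one letter $y$ gives $\lambda\,n!\,y^n$. This is a Lie polynomial of degree $n\ge2$ in one letter, hence zero. So $\lambda=0$ and $\kappa=0$.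
\end{proof}

\begin{remark}
The proof uses three properties of $V$. It consists of identities of $\mathsf W_1$, so that $\pi$ is defined on $L$. It contains $\operatorname{St}$, which gives Lemma~\ref{lem:mult}; with $\operatorname{Lie}(X)$ in place of $L$, Theorem~\ref{thm:key} fails for $n=5$, $k=1$, because $\operatorname{St}(a,b,c,d;x)$ contains the word $abcdx$ with coefficient $1$ and is killed by $\pi$. It is fully invariant, which justifies the substitutions in Lemmas~\ref{lem:D} and~\ref{lem:Xi} and the action of $S_A$. Characteristic zero enters through the factorials in Lemmas~\ref{lem:generic}, \ref{lem:multi}, \ref{lem:count} and in the averaging above, and through the divisions by $2$.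
\end{remark}

\section{Linear substitutions do not suffice}\label{sec:C}

To prove Theorem~\ref{thm:C} we compute all weak identities in three letters $e,y_1,y_2$ that are linear in each of $y_1,y_2$ and of arbitrary degree in $e$. Let $F\subset\Bbbk\langle e,y_1,y_2\rangle$ be the span of the words containing $y_1$ and $y_2$ exactly once each. The point is that $F$ is a module over a polynomial ring in three variables, whereas multiplication by $e$ on the left and on the right accounts for only two of them; the third comes from Lie substitutions.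

Let $P=\Bbbk[\xi,z_1,z_2]$ act on $F$ as follows: $\xi$ is right multiplication by $e$, and $z_i$ is the substitution $y_i\mapsto[e,y_i]$. These operators commute, raise the degree by one, and preserve $T\cap F$. Let $\{a,b\}=\{1,2\}$. In a word $e^iy_ae^jy_be^k$, the operator $\xi$ raises $k$ by one; $\xi+z_b$ raises $j$ by one, because $y_be+[e,y_b]=ey_b$; and then $\xi+z_b+z_a$ raises $i$ by one, for the same reason. Hence
\[
e^iy_ae^jy_be^k=(\xi+z_a+z_b)^i(\xi+z_b)^j\xi^k\cdot y_ay_b .
\]
The three linear forms on the right are independent, so their monomials form a basis of $P$. Thus $F$ is a free $P$-module with basis $y_1y_2$, $y_2y_1$, and left multiplication by $e$ is $\ell=\xi+z_1+z_2$.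

\begin{lemma}\label{lem:F}
We have $T\cap F=P\mathbf r$ with $\mathbf r=\operatorname{st}_3(e,y_1,y_2)$, and this $P$-module is free. There is no nonzero weak identity that depends only on $e$, or is linear in one $y_i$ and otherwise depends only on $e$.
\end{lemma}

\begin{proof}
Write $u_i=u_{y_i}$ and let $\varphi_0$ be the homomorphism $e\mapsto\partial$, $y_i\mapsto u_i\partial$. It is $\varphi$ followed by the specialization $u_e\mapsto1$, $u_e^{(j)}\mapsto0$ for $j\ge1$, so it kills weak identities. The span of the operators $u_1^{(i)}u_2^{(j)}\partial^k$ is a free $P$-module on $u_1u_2$, where $z_1$, $z_2$, $\xi$ raise $i$, $j$, $k$ by one. The map $\varphi_0$ is $P$-linear on $F$, because $[\partial,u_i\partial]=u_i'\partial$. We have $\varphi_0(y_1y_2)=u_1u_2\partial^2+u_1u_2'\partial=\xi(\xi+z_2)u_1u_2$ and $\varphi_0(y_2y_1)=\xi(\xi+z_1)u_1u_2$. So if $p\,y_1y_2+q\,y_2y_1\in T$, then $p(\xi+z_2)+q(\xi+z_1)=0$, and since $\xi+z_1$ and $\xi+z_2$ are coprime, the element is a multiple of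
\[
(\xi+z_1)y_1y_2-(\xi+z_2)y_2y_1=[y_1,y_2]e+[e,y_1]y_2+[y_2,e]y_1=\operatorname{st}_3(e,y_1,y_2).
\]
Conversely $P\mathbf r\subset T$, and $P\mathbf r$ is free because $F$ is torsion-free. For the second claim, the images $\varphi_0(e^m)=\partial^m$ are linearly independent, and so are the images $\varphi_0(e^py_ie^q)=(\xi+z_i)^p\xi^{q+1}u_i$ in the free $\Bbbk[\xi,z_i]$-module spanned by the $u_i^{(j)}\partial^k$.
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:C}]
Let $J_D$ be the two-sided ideal generated by all weak identities of degree at most $D$. The set of these identities is stable under linear substitutions and is spanned by multihomogeneous elements. So $J_D$ contains every ideal of the kind described in the theorem, and it suffices to show $J_D\ne T$. The intersection $J_D\cap F$ is spanned by products $m_1gm_2\in F$ with $m_1,m_2$ words and $g\ne0$ a multihomogeneous weak identity of degree at most $D$. Such a $g$ involves only $e,y_1,y_2$ and has degree at most one in each $y_i$; by Lemma~\ref{lem:F} it contains both $y_1$ and $y_2$ and lies in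 $P\mathbf r$. Then $m_1gm_2=e^pge^q=\ell^p\xi^qg$. Consequently every homogeneous element of $J_D\cap F$ of degree greater than $D$ lies in $(\ell,\xi)P\mathbf r$. Now $P/(\ell,\xi)\cong\Bbbk[z_1,z_2]/(z_1+z_2)\cong\Bbbk[z_1]$, so $z_1^m\notin(\ell,\xi)$ for all $m\ge0$. Since $P\mathbf r$ is free, the weak identity
\[
z_1^m\mathbf r=\operatorname{st}_3\big(e,(\operatorname{ad}e)^my_1,y_2\big),
\]
which has degree $m+3$, does not lie in $J_D$ when $m+3>D$.
\end{proof}

\begin{thebibliography}{1}

\bibitem{DL}
Vladimir Dotsenko and Artem Lopatin, \emph{Young's lattice, invariant ideals, and weak identities}, arXiv:2610.36638 (2026).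

\end{thebibliography}
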